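\title{An injective space $Y$ for which $\mathfrak L(C[0,1],Y)$ and $\mathfrak L(c_0,Y)$ are not isomorphic}

\begin{abstract}
Let $X$ be a separable $\mathcal L_\infty$-space and let $Y$ be an $\mathcal L_\infty$-space that is complemented in its bidual, both infinite-dimensional. We show that the space $\mathfrak L(X,Y)$ of bounded operators need not be isomorphic to $\mathfrak L(c_0,Y)$. We construct in ZFC an infinite extremally disconnected compact space $K_0$ such that $\mathfrak L(C[0,1],C(K_0))$ is not isomorphic to a subspace of $\mathfrak L(c_0,C(K_0))$. The space $K_0$ is the Gleason cover of a compact space built from a tree and an entangled family of reals. We also prove that $\mathfrak L(X,C(K))\cong\mathfrak L(c_0,C(K))$ for all extremally disconnected compact $K$ exactly when $X^*$ is separable, and that $\mathfrak L(X,Y)\cong\mathfrak L(c_0,Y)$ for all $X$ whenever $Y\cong\ell_\infty(Y)$.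
\end{abstract}

\section{Introduction}\label{sec:intro}

Scalars are real or complex, and all arguments are in ZFC. For Banach spaces $X,Y$ let $\mathfrak L(X,Y)$ be the Banach space of bounded linear operators from $X$ to $Y$ with the operator norm. We write $E\cong F$ if $E$ and $F$ are linearly isomorphic as Banach spaces, and we say that $E$ \emph{embeds} in $F$ if $E$ is isomorphic to a closed subspace of $F$. The $\ell_\infty$-sum $(\oplus_nE_n)_\infty$ is the space of bounded sequences $(x_n)$, $x_n\in E_n$, with the supremum norm; it is denoted by $\ell_\infty(E)$ when $E_n=E$ for all $n$.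

A Banach space $Z$ is an \emph{$\mathcal L_\infty$-space}, in the sense of Lindenstrauss and Pe\l czy\'nski, if there is $\lambda\ge1$ such that every finite-dimensional subspace $E$ of $Z$ is contained in a finite-dimensional subspace $F$ of $Z$ with Banach--Mazur distance $d(F,\ell_\infty^{\dim F})\le\lambda$. Here $d(F,G)$ is the infimum of $\|u\|\,\|u^{-1}\|$ over all isomorphisms $u\colon F\to G$. Every space $C(K)$, $K$ compact Hausdorff, is an $\mathcal L_\infty$-space (Lindenstrauss--Pe\l czy\'nski). The following problem comes from Kiwerski and Tomaszewski \cite{KT}.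

\medskip
\noindent\textbf{Question.} \emph{Let $X$ be a separable $\mathcal L_\infty$-space and let $Y$ be an $\mathcal L_\infty$-space that is complemented in its bidual (for example, an injective space), both infinite-dimensional. Is $\mathfrak L(X,Y)$ isomorphic to $\mathfrak L(c_0,Y)$?}
\medskip

There is a good reason to expect a positive answer. The definition of an $\mathcal L_\infty$-space sees only finite-dimensional pieces, and all infinite-dimensional separable $\mathcal L_\infty$-spaces are exhausted by the same pieces $\ell_\infty^m$. When $Y$ is complemented in $Y^{**}$, a bounded family of operators defined on the pieces can be glued by a weak* limit into one operator on $X$. So $\mathfrak L(X,Y)$ is controlled by the spaces $\mathfrak L(\ell_\infty^m,Y)$, which do not depend on $X$. This argument places $\mathfrak L(X,Y)$ as a complemented subspace in $\ell_\infty(\mathfrak L(c_0,Y))=\mathfrak L(c_0,\ell_\infty(Y))$, and it is a complete proof if $Y\cong\ell_\infty(Y)$ (Theorem~\ref{thm:positive} below).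

At the other extreme, let $Y$ be the scalar field, which the question excludes. Then $\mathfrak L(c_0,Y)=\ell_1$ is separable and $\mathfrak L(C[0,1],Y)=C[0,1]^*$ is not, since $\|\delta_s-\delta_t\|=2$ for $s\ne t$. So the question asks whether infinite dimension, together with a property as strong as injectivity, always leaves enough room in $Y$ to hide the difference between $\ell_1$ and $C[0,1]^*$. It does not: we construct an infinite-dimensional injective space that behaves, in this respect, like the scalar field.

A compact Hausdorff space is \emph{extremally disconnected} if the closure of every open set is open. A Banach space has the \emph{Schur property} if its weakly null sequences are norm null; $\ell_1$ has it.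

\begin{theorem}\label{thm:main}
There is an infinite extremally disconnected compact Hausdorff space $K_0$ with the following property. Let $X$ be a Banach space for which there are $\rho_j\in X^*$ $(j\ge1)$ and $C<\infty$ with
\begin{equation}\label{eq:upper}
\|\rho_j\|=1\quad\text{and}\quad\Big\|\sum_ja_j\rho_j\Big\|\le C\Big(\sum_j|a_j|^2\Big)^{1/2}\ \text{ for all finite scalar sequences }(a_j).
\end{equation}
Let $Z$ be a separable Banach space whose dual has the Schur property. Then $\mathfrak L(X,C(K_0))$ does not embed in $\mathfrak L(Z,C(K_0))$.
\end{theorem}

A Banach space $Y$ is \emph{$1$-injective} if every operator from a subspace of a Banach space into $Y$ extends to the whole space with the same norm. Such a $Y$ is complemented in $Y^{**}$: extend the identity of $Y\subset Y^{**}$ to $Y^{**}$. If $K$ is extremally disconnected, then $C(K)$ is $1$-injective (Nachbin--Goodner--Kelley; Hasumi for complex scalars).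

\begin{corollary}\label{cor:answer}
The space $Y_0=C(K_0)$ is an infinite-dimensional $1$-injective $\mathcal L_\infty$-space, and $\mathfrak L(C[0,1],Y_0)$ does not embed in $\mathfrak L(c_0,Y_0)$. In particular, the answer to the Question is no.
\end{corollary}

\begin{proof}
The first assertion follows from the facts just recalled, since $K_0$ is infinite. Let $r_j(t)=\operatorname{sign}\sin(2^j\pi t)$ be the Rademacher functions, which are orthonormal in $L_2[0,1]$ and have modulus one almost everywhere, and let $\rho_j=r_j\,dt\in C[0,1]^*$. The norm of a measure $g\,dt$ is $\|g\|_{L_1}$. Hence $\|\rho_j\|=1$ and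
\[
\Big\|\sum a_j\rho_j\Big\|=\Big\|\sum a_jr_j\Big\|_{L_1}\le\Big\|\sum a_jr_j\Big\|_{L_2}=\Big(\sum|a_j|^2\Big)^{1/2}.
\]
Since $c_0$ is separable and $c_0^*=\ell_1$ has the Schur property, Theorem~\ref{thm:main} applies with $X=C[0,1]$ and $Z=c_0$. Finally, $C[0,1]$ is a separable $\mathcal L_\infty$-space and $Y_0$ is complemented in its bidual.
\end{proof}

The single space $K_0$ detects exactly which domains $X$ can be replaced by $c_0$.

\begin{theorem}\label{thm:class}
For an infinite-dimensional separable $\mathcal L_\infty$-space $X$ the following are equivalent: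
\begin{itemize}
\item[(i)] $X^*$ is separable (equivalently, $X^*\cong\ell_1$);
\item[(ii)] $\mathfrak L(X,C(K))\cong\mathfrak L(c_0,C(K))$ for every extremally disconnected compact $K$;
\item[(iii)] $\mathfrak L(X,C(K_0))$ embeds in $\mathfrak L(c_0,C(K_0))$.
\end{itemize}
\end{theorem}

\begin{theorem}\label{thm:positive}
Let $Y$ be a Banach space complemented in $Y^{**}$ with $Y\cong\ell_\infty(Y)$. Then $\mathfrak L(X,Y)\cong\mathfrak L(c_0,Y)$ for every infinite-dimensional separable $\mathcal L_\infty$-space $X$. This applies to $Y=\ell_\infty(\Gamma)$ with $\Gamma$ infinite and to infinite-dimensional $Y=L_\infty(\mu)$ with $\mu$ $\sigma$-finite.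
\end{theorem}

Corollary~\ref{cor:answer} and Theorem~\ref{thm:positive} together show that the injective space $C(K_0)$ is not isomorphic to $\ell_\infty(C(K_0))$.

The proof of Theorem~\ref{thm:main} has a Banach space half and a combinatorial half. Section~\ref{sec:local} reduces the theorem to a localization property of operators on $C(K)$. Section~\ref{sec:switch} explains on a small model how the property can be forced, Section~\ref{sec:entangled} supplies the family of reals that the model calls for, and Section~\ref{sec:space} builds $K_0$. Theorems~\ref{thm:class} and~\ref{thm:positive} are proved in Sections~\ref{sec:class} and~\ref{sec:positive}.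

\section{Reduction to a localization property}\label{sec:local}

Let $K$ be a nonempty compact Hausdorff space. An operator $S\in\mathfrak L(Z,C(K))$ is best viewed as a field of functionals over $K$: for $k\in K$ let $S_k=S^*\delta_k\in Z^*$, that is, $\langle S_k,z\rangle=(Sz)(k)$. The map $k\mapsto S_k$ is weak*-continuous, $S_k$ depends linearly on $S$, and
\begin{equation}\label{eq:norm}
\|S\|=\sup_{\|z\|\le1}\sup_{k\in K}|(Sz)(k)|=\sup_{k\in K}\|S_k\|.
\end{equation}
The function $k\mapsto\|S_k\|=\sup_{\|z\|\le1}|(Sz)(k)|$ is a supremum of continuous functions, so the sets $\{k:\|S_k\|>t\}$ are open.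

The contradiction in Theorem~\ref{thm:main} will come from the following observation, applied at a single point $k$.

\begin{lemma}\label{lem:schur}
Let $W$ be a Banach space with the Schur property and let $w_j\in W$ satisfy $\|\sum a_jw_j\|\le C'(\sum|a_j|^2)^{1/2}$ for all finite scalar sequences. Then $\|w_j\|\to0$.
\end{lemma}

\begin{proof}
The map $e_j\mapsto w_j$ extends to a bounded operator $\ell_2\to W$. The unit vectors $e_j$ are weakly null in $\ell_2$, so $(w_j)$ is weakly null, hence norm null.
\end{proof}

If $K$ is a single point, then $\mathfrak L(X,C(K))=X^*$ and $\mathfrak L(Z,C(K))=Z^*$, and the lemma gives the conclusion of Theorem~\ref{thm:main} at once: an embedding of $X^*$ in $Z^*$ would carry $(\rho_j)$ to a sequence with an upper $\ell_2$-estimate and norms bounded below. For infinite $K$ the sequence can escape, as the next example shows.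

\begin{example}\label{ex:escape}
Let $K=\beta\mathbb N$, so that $C(K)=\ell_\infty$. For $n\ge1$ index the first $2^n$ coordinates of $\ell_1$ by the sign vectors $\varepsilon\in\{-1,1\}^n$. For $j\le n$ let $v_{n,j}\in\ell_1$ have the entry $2^{-n}\varepsilon_j$ at $\varepsilon$ and vanish beyond these coordinates, and put $v_{n,j}=0$ for $j>n$. Then $\|v_{n,j}\|=1$ for $j\le n$, and $\|\sum_ja_jv_{n,j}\|$ is the average of $|\sum_{j\le n}a_j\varepsilon_j|$ over all signs, which is at most $(\sum|a_j|^2)^{1/2}$. Define $S^{(j)}\in\mathfrak L(c_0,\ell_\infty)$ by $S^{(j)}h=(\langle v_{n,j},h\rangle)_n$. By \eqref{eq:norm} and the density of $\mathbb N$ in $K$, we have $\|S^{(j)}\|=1$ and $\|\sum a_jS^{(j)}\|\le(\sum|a_j|^2)^{1/2}$. For $h\in c_0$ we have $|\langle v_{n,j},h\rangle|\le2^{-n}\sum_{i\le2^n}|h_i|\to0$ as $n\to\infty$, so $S^{(j)}_k=0$ for $k\in\beta\mathbb N\setminus\mathbb N$. Therefore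
\[
\{k:\|S^{(j)}_k\|>1/2\}=\{n\in\mathbb N:n\ge j\}.
\]
These open sets decrease to the empty set, and no point of $K$ sees more than finitely many of the $S^{(j)}$.
\end{example}

To prevent the escape we want to choose test operators one at a time, so that the image of each under a hypothetical embedding is forced to live in a small set where all earlier images are large. The following property makes this possible.

\begin{definition}\label{def:local}
A nonempty compact Hausdorff space $K$ has the \emph{localization property} if for every nonempty open $V\subset K$ and every sequence of bounded operators $U_i\colon C(K)\to C(K)$ there is a nonempty clopen set $u\subset K$ such that $U_i(1_u)$ vanishes on $K\setminus V$ for all $i$.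
\end{definition}

\begin{proposition}\label{prop:reduction}
Let $K$ have the localization property and let $X,Z$ be as in Theorem~\ref{thm:main}. Then $\mathfrak L(X,C(K))$ does not embed in $\mathfrak L(Z,C(K))$.
\end{proposition}

\begin{proof}
Suppose that $\Phi\colon\mathfrak L(X,C(K))\to\mathfrak L(Z,C(K))$ is bounded and linear and $\|\Phi T\|\ge\gamma\|T\|$ for all $T$, with $\gamma>0$. For $f\in C(K)$ and $\rho\in X^*$ let $f\otimes\rho$ be the operator $x\mapsto\rho(x)f$; then $(f\otimes\rho)_k=f(k)\rho$. Let $(z_i)$ be a dense sequence in $Z$. The embedding $\Phi$ is turned into countably many operators on $C(K)$ by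
\[
U_{j,i}(f)=\Phi(f\otimes\rho_j)(z_i),\qquad\|U_{j,i}\|\le\|\Phi\|\,\|z_i\|.
\]

We choose nonempty open sets $V_j$ and nonempty clopen sets $u_j$ recursively, starting with $V_0=K$. Given $V_{j-1}$, the localization property yields $u_j$ such that $U_{j,i}(1_{u_j})$ vanishes off $V_{j-1}$ for all $i$. Put $S^{(j)}=\Phi(1_{u_j}\otimes\rho_j)$. For $k\notin V_{j-1}$ the functional $S^{(j)}_k$ vanishes at every $z_i$, so $S^{(j)}_k=0$. On the other hand, $\|S^{(j)}\|\ge\gamma\|1_{u_j}\otimes\rho_j\|=\gamma$. By \eqref{eq:norm}, the open set $G_j=\{k:\|S^{(j)}_k\|>\gamma/2\}$ is nonempty, and $G_j\subset V_{j-1}$. Since $K$ is regular, there is a nonempty open $V_j$ with $\overline{V_j}\subset G_j$.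

The nonempty compact sets $\overline{V_j}$ decrease. Fix $k\in\bigcap_j\overline{V_j}$; then $\|S^{(j)}_k\|>\gamma/2$ for all $j\ge1$. For a finite scalar sequence $(a_j)$, \eqref{eq:norm} and \eqref{eq:upper} give
\[
\Big\|\sum_ja_j1_{u_j}\otimes\rho_j\Big\|=\sup_{k'\in K}\Big\|\sum_{j:\,k'\in u_j}a_j\rho_j\Big\|\le C\Big(\sum_j|a_j|^2\Big)^{1/2},
\]
and therefore $\|\sum_ja_jS^{(j)}_k\|\le\|\Phi\|\,C\,(\sum_j|a_j|^2)^{1/2}$. Lemma~\ref{lem:schur} with $W=Z^*$ gives $\|S^{(j)}_k\|\to0$, a contradiction.
\end{proof}

The separability of $Z$ keeps the family $(U_{j,i})$ countable. The estimate \eqref{eq:upper} is used in a form that is uniform over all subsums, which is what the supremum over $k'$ requires. Neither the Schur property nor \eqref{eq:upper} can be dropped: take $X=Z=C[0,1]$, respectively $X=Z=c_0$, and $\Phi$ the identity.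

\begin{remark}\label{rem:measure}
A one-point space has the localization property. Apart from it, the property excludes the most familiar spaces. Let $K$ have at least two points and carry a finite Borel measure $\mu\ge0$ that is positive on nonempty open sets. Take $V\ne K$ and $U(f)=(\int f\,d\mu)\,1_K$; then $U(1_u)$ is a nonzero constant for every nonempty clopen $u$. A separable $K$ with dense sequence $(k_i)$ carries the measure $\sum2^{-i}\delta_{k_i}$. So finite spaces with two or more points, $[0,1]$ and $\beta\mathbb N$ all fail the property.
\end{remark}

\section{Forcing localization with a switch}\label{sec:switch}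

Let $\mathfrak c=2^{\aleph_0}$ and $\theta=\operatorname{cf}(\mathfrak c)$, the least cardinality of an unbounded subset of the ordinal $\mathfrak c$. The cardinal $\theta$ is regular, and it is uncountable by K\"onig's theorem. Two consequences are used throughout. First, a countable union of sets of size less than $\theta$ has size less than $\theta$; so if a set of size $\theta$ is split into countably many pieces, one piece has size $\theta$. Passing to a subset of size $\theta$ is called \emph{thinning}. Second, the $\Delta$-system lemma holds: a family of $\theta$ finite sets can be thinned so that any two distinct members have the same intersection $D$.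

The only information that we have about an arbitrary operator on $C(K)$ is its norm. It enters through the following inequality.

\begin{lemma}\label{lem:disjoint}
Let $U\colon C(K)\to C(K)$ be bounded, let $q_1,\dots,q_L\subset K$ be pairwise disjoint clopen sets, and let $k\in K$. Then $\sum_{i=1}^L|U(1_{q_i})(k)|\le\|U\|$.
\end{lemma}

\begin{proof}
Choose unimodular scalars $s_i$ with $s_iU(1_{q_i})(k)=|U(1_{q_i})(k)|$. The function $f=\sum s_i1_{q_i}$ has norm at most one, and $(Uf)(k)$ is the sum in question.
\end{proof}

Fix a clopen set $V$ and $\theta$ candidates $q_\xi\subset V$ $(\xi<\theta)$ for the set $u$ of Definition~\ref{def:local}. It is enough that each single operator $U$ spoils fewer than $\theta$ candidates. If $U$ spoils $\theta$ of them, then after thinning there are $m\in\mathbb N$ and nonempty open sets $r_\xi\subset K\setminus V$ with $|U(1_{q_\xi})|>1/m$ on $r_\xi$. By Lemma~\ref{lem:disjoint} this is impossible if for every $L$ we can find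
\begin{equation}\label{eq:goal}
\xi_1,\dots,\xi_L\ \text{ such that the }q_{\xi_i}\text{ are pairwise disjoint and }\textstyle\bigcap_ir_{\xi_i}\ne\emptyset.
\end{equation}
The difficulty is that we choose the $q_\xi$ but the operator chooses the $r_\xi$, and that the two demands in \eqref{eq:goal} pull in opposite directions: for $r_\xi=q_\xi$ they would be contradictory. The one thing that we know is that $q_\xi\subset V$ and $r_\xi\subset K\setminus V$. So the space must be built such that the same choice of indices produces disjointness inside $V$ and intersection outside $V$, and the same must hold with $V$ and $K\setminus V$ interchanged.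

Here is the smallest model. Let $\chi$ be a coloring of the pairs from $\theta$ with the colors $0$ and $1$, let $s$ be one more coordinate, the \emph{switch}, and let $\Omega_1$ be the set of $g\in\{0,1\}^{\{s\}\cup\theta}$ such that
\[
g(\xi)=g(\eta)=1,\ \xi\ne\eta\quad\Longrightarrow\quad\chi(\xi,\eta)=g(s).
\]
The switch decides which color the set $\{\xi:g(\xi)=1\}$ must be homogeneous for. Let $V=\{g(s)=1\}$ and $q_\xi=\{g(s)=1,\,g(\xi)=1\}$. Then $q_\xi\cap q_\eta=\emptyset$ if and only if $\chi(\xi,\eta)=0$; for if $\chi(\xi,\eta)=1$, the indicator of $\{s,\xi,\eta\}$ lies in both sets. We test three choices of $r_\xi$.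
\begin{itemize}
\item[(a)] Let $r_\xi=\{g(s)=0,\,g(\xi)=1\}$. Finitely many $r_{\xi_i}$ have a common point exactly when $\chi(\xi_i,\xi_k)=0$ for $i\ne k$; the point is the indicator of $\{\xi_1,\dots,\xi_L\}$. This is also the condition for the $q_{\xi_i}$ to be disjoint. So \eqref{eq:goal} holds if every set of $\theta$ indices contains $L$ elements that are homogeneous for color $0$. To localize in $K\setminus V$ we need the same for color $1$.
\item[(b)] Let $r_\xi=\{g(s)=0,\,g(\xi')=1\}$ for an injective map $\xi\mapsto\xi'\ne\xi$. Now \eqref{eq:goal} asks for $\chi(\xi_i,\xi_k)=0$ and $\chi(\xi_i',\xi_k')=0$ at the same time. Colors have to be prescribed simultaneously in several coordinates of a family of tuples.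
\item[(c)] Let $r_\xi=\{g(s)=0,\,g(\xi')=g(\xi'')=1\}$, where $\chi(\xi',\xi'')=0$ and the pairs $\{\xi',\xi''\}$ are disjoint. We need in addition the cross colors $\chi(\xi_i',\xi_k'')=0$. These come for free if $\chi$ is locally constant for a second countable topology, since after thinning $\xi_k''$ is so close to $\xi_i''$ that $\chi(\xi_i',\xi_k'')=\chi(\xi_i',\xi_i'')$.
\end{itemize}
Item (c) suggests attaching to each index a point of the plane and coloring a pair by the sign of the slope of the line through the two points. Items (a) and (b) then ask for a set of reals in which every family of $\theta$ disjoint tuples realizes every pattern of increasing and decreasing coordinates. Such a set is constructed in Section~\ref{sec:entangled}.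

The model treats only the sets $\{g(s)=1\}$ and $\{g(s)=0\}$. A general basic clopen set prescribes finitely many coordinates, and its complement is covered by the sets where one of these coordinates is flipped. So every coordinate must be the switch for a family of further coordinates, and the index set becomes a tree. Different switches may then be set differently, which is why mixed patterns are needed.

\section{An entangled family of reals}\label{sec:entangled}

The following construction is after Todorcevic.

\begin{lemma}\label{lem:entangled}
There are distinct reals $e_\alpha$ $(\alpha<\theta)$ with the following property. Let $n,L\ge1$ and $\varepsilon\in\{+,-\}^n$. Let $A\subset\mathbb R^n$ be a set of size $\theta$ consisting of $n$-tuples with distinct entries from $\{e_\alpha:\alpha<\theta\}$, different tuples having no entry in common. Then there are $a^1,\dots,a^L\in A$ such that, for every $t\le n$, the sequence $a^1_t,\dots,a^L_t$ is strictly increasing if $\varepsilon_t=+$ and strictly decreasing if $\varepsilon_t=-$.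
\end{lemma}

Consider $n=L=2$ and $\varepsilon=(+,-)$. The lemma fails for $A$ exactly when $A$ is the graph of an increasing function. There may be too many candidate sets $A$ to diagonalize against, but there are only $\mathfrak c$ closed sets, and the closure of such a graph remembers the failure: its vertical section over $x$ has at most three points, namely the value at $x$ and the two one-sided limits. So we make each $e_\alpha$ avoid the finite sections, over earlier reals, of the closed sets listed so far. The length $\theta=\operatorname{cf}(\mathfrak c)$ is the one at which all closed sets get listed while fewer than $\mathfrak c$ of them are active at each stage.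

\begin{proof}
\emph{Construction.} There are $\mathfrak c$ closed subsets of the spaces $\mathbb R^m$, $m\ge2$, since each is the complement of a union of members of a countable base; list them as $F_\nu$, $\nu<\mathfrak c$. Let $\alpha\mapsto c_\alpha$ be a nondecreasing map from $\theta$ to $\mathfrak c$ with unbounded range. Choose $e_\alpha$ recursively so that $e_\alpha\ne e_\beta$ for $\beta<\alpha$ and
\begin{equation}\label{eq:avoid}
\begin{gathered}
\text{if }\nu<c_\alpha,\ F_\nu\subset\mathbb R^m,\ \beta_1,\dots,\beta_{m-1}<\alpha\text{ and the section}\\
\{z:(e_{\beta_1},\dots,e_{\beta_{m-1}},z)\in F_\nu\}\text{ is finite, then }e_\alpha\text{ is not in this section.}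
\end{gathered}
\end{equation}
At stage $\alpha$ at most $\max(|c_\alpha|,|\alpha|,\aleph_0)<\mathfrak c$ reals are forbidden, so the choice is possible.

\emph{Descent.} Let $A$ be given and write $a_t=e_{\alpha_t(a)}$ for $a\in A$. The indices $\alpha_1(a),\dots,\alpha_n(a)$ can be ordered in $n!$ ways. After thinning, and permuting the coordinates together with the signs $\varepsilon_t$, we have $\alpha_1(a)<\dots<\alpha_n(a)$ for all $a\in A$. We define, for $m=n,n-1,\dots,1$, closed sets $F^m\subset\mathbb R^m$ and sets $A_m\subset A$ of size $\theta$ such that $(a_1,\dots,a_m)\in F^m$ for $a\in A_m$. Start with $F^n=\overline A$ and $A_n=A$.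

Let $m\ge2$ and let $F^m,A_m$ be given. Write $F^m=F_\nu$ and pick $\alpha<\theta$ with $\nu<c_\alpha$. The map $a\mapsto\alpha_m(a)$ is injective because the tuples are disjoint, so all but fewer than $\theta$ of the $a\in A_m$ satisfy $\alpha_m(a)\ge\alpha$. For such $a$ we have $\nu<c_{\alpha_m(a)}$, the indices $\alpha_1(a),\dots,\alpha_{m-1}(a)$ are smaller than $\alpha_m(a)$, and the section of $F^m$ over $(a_1,\dots,a_{m-1})$ contains $e_{\alpha_m(a)}$. By \eqref{eq:avoid} the section is infinite. Hence there are disjoint compact intervals $J_1<\dots<J_L$ with rational endpoints, each meeting the section. There are countably many such systems of intervals, so one system $J^m_1<\dots<J^m_L$ serves all $a$ in a set $A_{m-1}\subset A_m$ of size $\theta$. Put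
\[
F^{m-1}=\{z\in\mathbb R^{m-1}:\text{for each }i\le L\text{ there is }y\in J^m_i\text{ with }(z,y)\in F^m\}.
\]
This set contains $(a_1,\dots,a_{m-1})$ for $a\in A_{m-1}$. It is closed: if $z^{(l)}\to z$ with witnesses $y^{(l)}\in J^m_i$, a subsequence of the witnesses converges to some $y\in J^m_i$, and $(z,y)\in F^m$.

\emph{Ascent.} The set $F^1$ contains the $\theta$ distinct reals $a_1$, $a\in A_1$. Choose $z^1_1,\dots,z^L_1\in F^1$ strictly monotone in the direction $\varepsilon_1$. For $m=2,\dots,n$, given $(z^i_1,\dots,z^i_{m-1})\in F^{m-1}$, choose $z^i_m$ with $(z^i_1,\dots,z^i_m)\in F^m$ and with $z^i_m\in J^m_i$ if $\varepsilon_m=+$, and $z^i_m\in J^m_{L+1-i}$ if $\varepsilon_m=-$. The points $z^1,\dots,z^L\in F^n=\overline A$ have the required pattern. The pattern consists of finitely many strict inequalities, so it persists for points $a^i\in A$ close enough to $z^i$.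
\end{proof}

\section{The space $K_0$}\label{sec:space}

\subsection*{The tree and the coloring}
Let $\mathcal T=(\omega\times\theta)^{<\omega}$ be the tree of finite sequences of pairs $(n,\xi)$, $n\in\omega$, $\xi<\theta$; its root is the empty sequence, and $|\mathcal T|=\theta$. The node $\tau=\sigma^\frown(n,\xi)$ has \emph{parent} $\sigma$ and \emph{class} $n$. Two distinct nodes are \emph{siblings} if they have the same parent and the same class. The classes provide, below every node, infinitely many independent copies of the model of Section~\ref{sec:switch}, so that an unused copy is always available.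

Attach to every node $\tau$ other than the root two reals $x_\tau,y_\tau$ from the family of Lemma~\ref{lem:entangled}, all of these reals being different. For siblings $\tau,\tau'$ put
\[
\chi(\tau,\tau')=\begin{cases}1&\text{if }(x_\tau-x_{\tau'})(y_\tau-y_{\tau'})>0,\\0&\text{if }(x_\tau-x_{\tau'})(y_\tau-y_{\tau'})<0.\end{cases}
\]
Let $\Omega\subset\{0,1\}^{\mathcal T}$ be the set of all $g$ such that
\begin{equation}\label{eq:star}
g(\tau)=g(\tau')=1,\ \ \tau,\tau'\text{ siblings with parent }\sigma\quad\Longrightarrow\quad\chi(\tau,\tau')=g(\sigma).
\end{equation}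
Each instance of \eqref{eq:star} involves three coordinates, so $\Omega$ is closed, hence compact. It is infinite, since the indicator function of any single node satisfies \eqref{eq:star} vacuously.

A \emph{condition} is a function $p$ with values in $\{0,1\}$ whose domain is a finite subset of $\mathcal T$ closed under initial segments and which satisfies \eqref{eq:star} for all siblings in $\operatorname{dom}p$. Let $P$ be the set of conditions and $[p]=\{g\in\Omega:g\supset p\}$. The clopen set $[p]$ is nonempty: extend $p$ by $0$ to $g$; siblings with $g$-value $1$ lie in $\operatorname{dom}p$ together with their parent, so $g\in\Omega$. Conversely, if $g\in\Omega$ and $D\subset\mathcal T$ is finite and closed under initial segments, then $g|_D\in P$, and the sets $[g|_D]$ form a neighborhood base at $g$.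

\subsection*{The cover}
To obtain an injective function space we pass to the Gleason (projective) cover of $\Omega$: an extremally disconnected compact Hausdorff space $K_0$ with a continuous surjection $\pi\colon K_0\to\Omega$ that is \emph{irreducible}, meaning that $\pi(F)\ne\Omega$ for every proper closed subset $F$ of $K_0$. The space $K_0$ is infinite because $\Omega$ is. In this section $K=K_0$. For $p\in P$ put $K[p]=\pi^{-1}([p])$, a nonempty clopen set, and let $1_p$ be its indicator function. For $\sigma\in\mathcal T$ and $j\in\{0,1\}$ put $K[\sigma{=}j]=\{k:\pi(k)(\sigma)=j\}$. The cover has many more open sets than $\Omega$, but irreducibility ensures that conditions still reach into all of them.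

\begin{lemma}\label{lem:dense}
Let $V\subset K$ be nonempty and open and let $\sigma\in\mathcal T$. There is $p\in P$ with $\sigma\in\operatorname{dom}p$ and $K[p]\subset V$.
\end{lemma}

\begin{proof}
The set $\pi(K\setminus V)$ is compact and differs from $\Omega$ by irreducibility. So its complement contains some $[g|_D]$, where $g\in\Omega$ and $D$ is finite, closed under initial segments and contains $\sigma$. If $\pi(k)\in[g|_D]$, then $k\notin K\setminus V$.
\end{proof}

\subsection*{Amalgamation}
The next lemma is the combinatorial form of \eqref{eq:goal}. The union of the conditions gives the common point of the sets $r_{\xi_i}$, and the prescribed color will make the sets $q_{\xi_i}$ disjoint.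

\begin{lemma}\label{lem:amalgam}
Let $\sigma\in\mathcal T$, $n\in\omega$, $j\in\{0,1\}$, let $\Lambda\subset\theta$ have size $\theta$, and let $r_\xi\in P$ $(\xi\in\Lambda)$ satisfy $\sigma\in\operatorname{dom}r_\xi$ and $r_\xi(\sigma)=j$. For every $L\ge1$ there are distinct $\xi_1,\dots,\xi_L\in\Lambda$ such that $\bigcup_ir_{\xi_i}\in P$ and
\[
\chi\big(\sigma^\frown(n,\xi_i),\sigma^\frown(n,\xi_k)\big)=j\qquad(i\ne k).
\]
\end{lemma}

\begin{proof}
\emph{Step 1: making the conditions look alike.} Let $D_\xi=\operatorname{dom}r_\xi\cup\{\sigma^\frown(n,\xi)\}$. A given finite set equals $D_\xi$ for only finitely many $\xi$, so there are $\theta$ different sets $D_\xi$, and by the $\Delta$-system lemma we may thin $\Lambda$ so that $D_\xi\cap D_\eta=D$ for all $\xi\ne\eta$ in $\Lambda$. The set $D$ contains $\sigma$ and the root. Discarding finitely many $\xi$, we have $\sigma^\frown(n,\xi)\notin D$, hence $D\subset\operatorname{dom}r_\xi$. Thin again so that $r_\xi|_D=r$ and $|D_\xi\setminus D|=N$ do not depend on $\xi$. Enumerate $D_\xi\setminus D=\{\tau^\xi_1,\dots,\tau^\xi_N\}$ with $\tau^\xi_1=\sigma^\frown(n,\xi)$; none of these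 nodes is the root. Thin a last time so that for each $l\le N$ the following data, which have countably many possible values, do not depend on $\xi$:
\begin{itemize}
\item[(1)] whether $\tau^\xi_l\in\operatorname{dom}r_\xi$ and, if so, the value $r_\xi(\tau^\xi_l)$;
\item[(2)] whether the parent of $\tau^\xi_l$ is in $D$ and, if so, which element of $D$ it is; and the class of $\tau^\xi_l$;
\item[(3)] intervals $I_l\ni x_{\tau^\xi_l}$ and $I'_l\ni y_{\tau^\xi_l}$ with rational endpoints, the $2N$ intervals being pairwise disjoint.
\end{itemize}

\emph{Step 2: choosing the indices.} Let $d_l=r(\varpi)$ if the nodes $\tau^\xi_l$ have the parent $\varpi\in D$, and $d_l=1$ otherwise. Thus $d_1=r(\sigma)=j$. The tuples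
\[
\big(x_{\tau^\xi_1},y_{\tau^\xi_1},\dots,x_{\tau^\xi_N},y_{\tau^\xi_N}\big),\qquad\xi\in\Lambda,
\]
have distinct entries and are pairwise disjoint, because the sets $D_\xi\setminus D$ are. By Lemma~\ref{lem:entangled} there are distinct $\xi_1,\dots,\xi_L\in\Lambda$ such that, for every $l$, the numbers $x_{\tau_l^{\xi_i}}$ increase with $i$, and the numbers $y_{\tau_l^{\xi_i}}$ increase with $i$ if $d_l=1$ and decrease if $d_l=0$. Consequently
\begin{equation}\label{eq:samel}
\chi(\tau_l^{\xi_i},\tau_l^{\xi_k})=d_l\quad\text{whenever }i\ne k\text{ and the nodes }\tau^\xi_l\text{ have their parent in }D;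
\end{equation}
these nodes are siblings by (2). For $l=1$ this is the color assertion of the lemma.

\emph{Step 3: the union is a condition.} Let $r^*=\bigcup_ir_{\xi_i}$. Two of the domains meet only in $D$, where the conditions agree with $r$. So $r^*$ is a function, and its domain is finite and closed under initial segments. Let $\tau,\tau'\in\operatorname{dom}r^*$ be siblings with parent $\varpi$ and $r^*(\tau)=r^*(\tau')=1$. We must show $\chi(\tau,\tau')=r^*(\varpi)$. If both nodes lie in one $\operatorname{dom}r_{\xi_i}$, this holds because $r_{\xi_i}\in P$. Otherwise neither node is in $D$, and $\tau=\tau_l^{\xi_i}\in\operatorname{dom}r_{\xi_i}$, $\tau'=\tau_{l'}^{\xi_k}\in\operatorname{dom}r_{\xi_k}$ with $i\ne k$. The parent $\varpi$ lies in both domains, so $\varpi\in D$ and $r^*(\varpi)=r(\varpi)$.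

If $l=l'$, then $\chi(\tau,\tau')=d_l=r(\varpi)$ by \eqref{eq:samel}. If $l\ne l'$, let $\tau''=\tau_{l'}^{\xi_i}$ be the counterpart of $\tau'$ in $D_{\xi_i}$. By (1) and (2), $\tau''\in\operatorname{dom}r_{\xi_i}$, $r_{\xi_i}(\tau'')=1$, and $\tau''$ has the parent $\varpi$ and the class of $\tau'$, which is the class of $\tau$. As $\tau''\ne\tau$, the nodes $\tau,\tau''$ are siblings in $\operatorname{dom}r_{\xi_i}$ with value $1$, so $\chi(\tau,\tau'')=r(\varpi)$. By (3), $x_{\tau'}$ and $x_{\tau''}$ lie in $I_{l'}$ while $x_\tau$ lies in the disjoint interval $I_l$, so $x_\tau-x_{\tau'}$ and $x_\tau-x_{\tau''}$ have the same sign. The intervals $I'_{l'}$ and $I'_l$ give the same for $y_\tau-y_{\tau'}$ and $y_\tau-y_{\tau''}$. Hence $\chi(\tau,\tau')=\chi(\tau,\tau'')=r(\varpi)$; see Figure~\ref{fig:boxes}.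
\end{proof}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.9]
\draw[->] (0,0)--(6,0) node[right]{$x$};
\draw[->] (0,0)--(0,4.6) node[above]{$y$};
\draw[dashed] (0.8,2.6) rectangle (2.7,4.2);
\draw[dashed] (3.4,0.5) rectangle (5.3,2.1);
\draw[very thick] (0.8,0)--(2.7,0) node[midway,below]{$I_l$};
\draw[very thick] (3.4,0)--(5.3,0) node[midway,below]{$I_{l'}$};
\draw[very thick] (0,2.6)--(0,4.2) node[midway,left]{$I'_l$};
\draw[very thick] (0,0.5)--(0,2.1) node[midway,left]{$I'_{l'}$};
\fill (1.1,3.9) circle (1.7pt) node[right]{$1$};
\fill (1.6,3.35) circle (1.7pt) node[right]{$2$};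
\fill (2.2,2.9) circle (1.7pt) node[right]{$3$};
\fill (3.7,1.8) circle (1.7pt) node[right]{$1$};
\fill (4.3,1.35) circle (1.7pt) node[right]{$2$};
\fill (4.8,0.8) circle (1.7pt) node[right]{$3$};
\end{tikzpicture}
\caption{Amalgamating three conditions below a common parent with value $0$. Condition number $i$ contributes two siblings with value $1$, whose points $(x_\tau,y_\tau)$, labeled $i$, lie one in each box. All pairs must have negative slope (color $0$). Inside a box this is arranged by the entangled family. Between the boxes the sign of the slope depends only on the position of the boxes, so it is inherited from any single condition.}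
\label{fig:boxes}
\end{figure}

\subsection*{Localization}

\begin{proposition}\label{prop:local}
The space $K_0$ has the localization property.
\end{proposition}

\begin{proof}
Let $V\subset K$ be nonempty and open and let $U_i$ be bounded operators on $C(K)$. By Lemma~\ref{lem:dense} there is $p\in P$ with $K[p]\subset V$, and it suffices to make all $U_i(1_u)$ vanish off $K[p]$. Choose a class $n$ that is not the class of any node in the finite set $\operatorname{dom}p$. We do not know in advance which coordinate of $p$ will be flipped at the points where an operator misbehaves, so each candidate turns on one child below every node of $\operatorname{dom}p$: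
\[
q_\xi=p\cup\{(\sigma^\frown(n,\xi),1):\sigma\in\operatorname{dom}p\}\qquad(\xi<\theta).
\]
The domain of $q_\xi$ is closed under initial segments. A sibling of a new node has the form $\sigma^\frown(n,\eta)$ with $\eta\ne\xi$, so it is neither in $\operatorname{dom}p$ nor new. Thus $q_\xi\in P$.

For a bounded operator $U$ on $C(K)$ call $\xi$ \emph{bad} if $U(1_{q_\xi})$ does not vanish identically on $K\setminus K[p]$. We claim that fewer than $\theta$ indices are bad. Granting this, fewer than $\theta$ indices are bad for at least one $U_i$, and $u=K[q_\xi]$ works for any other $\xi$.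

Suppose that $\theta$ indices are bad for $U$. Since $K\setminus K[p]=\bigcup_{\sigma\in\operatorname{dom}p}K[\sigma{=}1{-}p(\sigma)]$, for each bad $\xi$ there are $\sigma\in\operatorname{dom}p$ and $m\in\mathbb N$ such that the open set
\[
O_\xi=\{k:|U(1_{q_\xi})(k)|>1/m\}\cap K[\sigma{=}1{-}p(\sigma)]
\]
is nonempty. Thin the bad indices to a set $\Lambda$ on which $\sigma$ and $m$ are constant, and put $j=1-p(\sigma)$. By Lemma~\ref{lem:dense} there is $r_\xi\in P$ with $\sigma\in\operatorname{dom}r_\xi$ and $K[r_\xi]\subset O_\xi$. The set $K[r_\xi]$ is nonempty and contained in both $K[\sigma{=}r_\xi(\sigma)]$ and $K[\sigma{=}j]$, so $r_\xi(\sigma)=j$.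

Take $L>m\|U\|$ and let $\xi_1,\dots,\xi_L$ be given by Lemma~\ref{lem:amalgam}. The sets $K[q_{\xi_i}]$ are pairwise disjoint. Indeed, an element $g\in[q_{\xi_i}]\cap[q_{\xi_k}]$, $i\ne k$, has the value $1$ at the siblings $\sigma^\frown(n,\xi_i)$ and $\sigma^\frown(n,\xi_k)$, whose color is $j$, while $g(\sigma)=p(\sigma)\ne j$; this violates \eqref{eq:star}. On the other hand, $r^*=\bigcup_ir_{\xi_i}$ is a condition, so there is a point $k^*\in K[r^*]\subset\bigcap_iO_{\xi_i}$. Then $\sum_i|U(1_{q_{\xi_i}})(k^*)|>L/m>\|U\|$, which contradicts Lemma~\ref{lem:disjoint}.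
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
The space $K_0$ is infinite, compact Hausdorff and extremally disconnected. Combine Propositions~\ref{prop:local} and~\ref{prop:reduction}.
\end{proof}

Extremal disconnectedness played no part in these two propositions; the arguments work for $\Omega$ itself, with $\pi$ the identity. The cover is needed only to make $C(K_0)$ injective.

\section{Domains with separable dual}\label{sec:class}

The implication (i)$\Rightarrow$(ii) of Theorem~\ref{thm:class} transports fields of functionals along an isomorphism between $X^*$ and $\ell_1=c_0^*$. The difficulty is that this isomorphism need not be weak*-continuous, so the transported field need not define an operator into $C(K)$. It is still Borel measurable when the duals are separable, and on an extremally disconnected space a Borel function can be corrected to a continuous one.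

Recall that a set is \emph{meager} if it is a countable union of nowhere dense sets, that in a compact Hausdorff space complements of meager sets are dense (Baire), and that every Borel set differs from an open set by a meager set.

\begin{lemma}\label{lem:hat}
Let $K$ be compact Hausdorff and extremally disconnected. Every bounded Borel function $g$ on $K$ agrees off a meager set with a unique $\hat g\in C(K)$. The map $g\mapsto\hat g$ is linear, and $\|\hat g\|\le\sup|g|$.
\end{lemma}

\begin{proof}
Two candidates for $\hat g$ agree on a dense set, which gives uniqueness and then linearity. The bound $|\hat g|\le\sup|g|$ holds on a dense set, hence everywhere. For existence, let $B$ be a Borel set that differs from the open set $O$ by a meager set. The closure $\overline O$ is clopen and $\overline O\setminus O$ is nowhere dense, so the continuous function $1_{\overline O}$ agrees with $1_B$ off a meager set. This settles simple functions. If simple Borel functions $s_n$ converge to $g$ uniformly, then $\|\hat s_n-\hat s_m\|\le\sup|s_n-s_m|$, so $\hat s_n$ converges in $C(K)$, and the limit equals $g$ off the union of the countably many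 meager sets $\{\hat s_n\ne s_n\}$.
\end{proof}

The lemma fails for a convergent sequence with its limit, $K=\mathbb N\cup\{\infty\}$: a meager set contains no isolated point, so the indicator of the even integers has no continuous correction.

\begin{lemma}\label{lem:transport}
Let $E,E'$ be Banach spaces whose duals are separable and isomorphic, and let $K$ be compact Hausdorff and extremally disconnected. Then $\mathfrak L(E,C(K))\cong\mathfrak L(E',C(K))$.
\end{lemma}

\begin{proof}
Let $A\colon E^*\to E'^*$ be an isomorphism and $T\in\mathfrak L(E,C(K))$. Since $E^*$ is norm separable, each norm-open subset of $E^*$ is a countable union of closed balls, and closed balls are weak*-closed. As $k\mapsto T_k$ is weak*-continuous, preimages of norm-open sets under it are Borel. For $x'\in E'$ the functional $\psi\mapsto\langle A\psi,x'\rangle$ is norm continuous on $E^*$, so $b_{x'}(k)=\langle AT_k,x'\rangle$ is a Borel function on $K$, and $|b_{x'}|\le\|A\|\,\|T\|\,\|x'\|$. Put $\Theta(T)x'=\widehat{b_{x'}}$. The function $b_{x'}$ is linear in $x'$ and in $T$, so Lemma~\ref{lem:hat} shows that $\Theta(T)\in\mathfrak L(E',C(K))$ and that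 $\Theta$ is linear with $\|\Theta\|\le\|A\|$.

The space $E'$ is separable because its dual is; let $(x'_i)$ be dense in $E'$. Off the meager set $\bigcup_i\{\widehat{b_{x'_i}}\ne b_{x'_i}\}$ the bounded functionals $\Theta(T)_k$ and $AT_k$ agree at every $x'_i$. Hence
\[
\Theta(T)_k=AT_k\quad\text{for all }k\text{ off a meager set.}
\]
Interchanging $E$ and $E'$ and replacing $A$ by $A^{-1}$, we get a bounded linear $\Xi\colon\mathfrak L(E',C(K))\to\mathfrak L(E,C(K))$ with $\Xi(S)_k=A^{-1}S_k$ off a meager set. Then $(\Xi\Theta T)_k=A^{-1}\Theta(T)_k=T_k$ off a meager set. So for each $x\in E$ the continuous functions $(\Xi\Theta T)x$ and $Tx$ agree on a dense set, and $\Xi\Theta T=T$. By the symmetry of the construction, $\Theta\Xi S=S$.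
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:class}]
By Lewis and Stegall \cite{LS} and Stegall \cite{St}, the dual of an infinite-dimensional separable $\mathcal L_\infty$-space is isomorphic to $\ell_1$ or to $C[0,1]^*$. The second space is not separable, so $X^*$ is separable if and only if $X^*\cong\ell_1$.

(i)$\Rightarrow$(ii). Apply Lemma~\ref{lem:transport} with $E=X$ and $E'=c_0$.

(ii)$\Rightarrow$(iii). Take $K=K_0$.

(iii)$\Rightarrow$(i). Suppose that $X^*$ is not separable and let $B\colon C[0,1]^*\to X^*$ be an isomorphism. Let $\rho_j$ be the Rademacher measures from the proof of Corollary~\ref{cor:answer} and $\rho'_j=B\rho_j/\|B\rho_j\|$. Since $\|B\rho_j\|\ge\|B^{-1}\|^{-1}$,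
\[
\Big\|\sum a_j\rho'_j\Big\|\le\|B\|\Big(\sum\frac{|a_j|^2}{\|B\rho_j\|^2}\Big)^{1/2}\le\|B\|\,\|B^{-1}\|\Big(\sum|a_j|^2\Big)^{1/2}.
\]
So $X$ satisfies \eqref{eq:upper}, and Theorem~\ref{thm:main} with $Z=c_0$ shows that (iii) fails.
\end{proof}

\section{Ranges isomorphic to their $\ell_\infty$-sum}\label{sec:positive}

Complemented subspaces with uniform constants are conveniently handled through factorizations. Call $E$ an \emph{$M$-factor} of $F$ if there are operators $\alpha\colon E\to F$ and $\beta\colon F\to E$ with $\beta\alpha=\operatorname{id}_E$ and $\|\alpha\|\,\|\beta\|\le M$, and a \emph{factor} if this holds for some $M$. Then $\alpha\beta$ is a projection of $F$ onto $\alpha(E)\cong E$, so $F\cong E\oplus\ker\beta$. We use three rules.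
\begin{itemize}
\item[(F1)] An $M$-factor of an $M'$-factor of $F$ is an $MM'$-factor of $F$ (compose the maps).
\item[(F2)] If $E$ is an $M$-factor of $F$, then $\mathfrak L(E,Y)$ is an $M$-factor of $\mathfrak L(F,Y)$, through $T\mapsto T\beta$ and $S\mapsto S\alpha$.
\item[(F3)] If $E_n$ is an $M$-factor of $F_n$ for all $n$, then $(\oplus_nE_n)_\infty$ is an $M$-factor of $(\oplus_nF_n)_\infty$ (rescale so that $\|\alpha_n\|\le1$, $\|\beta_n\|\le M$, and act coordinatewise).
\end{itemize}

A \emph{$\lambda$-chain} in $X$ is a sequence of subspaces $F_1\subset F_2\subset\cdots$ with dense union, together with isomorphisms $u_n\colon F_n\to\ell_\infty^{m_n}$ such that $\|u_n\|\,\|u_n^{-1}\|\le\lambda$ and $m_n\to\infty$. The spans of the first $n$ unit vectors form a $1$-chain in $c_0$. An infinite-dimensional separable $\mathcal L_\infty$-space with constant $\lambda_0$ has a $\lambda$-chain for each $\lambda>\lambda_0$: take a dense sequence $(x_n)$ and let $F_n$ be a subspace as in the definition that contains $F_{n-1}$ and $x_n$. The dimensions tend to infinity because the union is dense in an infinite-dimensional space.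

\begin{lemma}\label{lem:factor}
Let $Y$ be complemented in $Y^{**}$, let $X$ have a $\lambda$-chain $(F_n)$ and let $X'$ have a $\lambda'$-chain $(F'_n)$. Then $\mathfrak L(X,Y)$ is a factor of $\ell_\infty(\mathfrak L(X',Y))$.
\end{lemma}

\begin{proof}
\emph{Gluing.} We show that $\mathfrak L(X,Y)$ is a factor of $\Sigma=(\oplus_n\mathfrak L(F_n,Y))_\infty$; this is the only place where a projection $Q\colon Y^{**}\to Y$ is used. Let $\iota T=(T|_{F_n})_n$. Fix a free ultrafilter $\mathcal U$ on $\mathbb N$. For $(T_n)\in\Sigma$ and $x\in\bigcup_nF_n$ the vectors $T_nx$ are defined for all large $n$ and bounded by $\sup_n\|T_n\|\,\|x\|$. Since balls of $Y^{**}$ are weak*-compact, $\tilde Tx=w^*\text{-}\lim_{\mathcal U}T_nx$ exists in $Y^{**}$. The map $\tilde T$ is linear with norm at most $\sup_n\|T_n\|$, so it extends to $X$ by continuity, and it depends linearly on $(T_n)$. Put $R((T_n))=Q\tilde T$. Then $\|R\|\le\|Q\|$. If $(T_n)=\iota T$, then $T_nx=Tx$ for large $n$, so $R\iota T=T$ on $\bigcup_nF_n$ and hence on $X$.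

\emph{Comparing the pieces.} Fix $n$ and choose $l$ with $m_n\le m'_l$, where $u'_l\colon F'_l\to\ell_\infty^{m'_l}$. Applying the Hahn--Banach theorem to each coordinate, we extend $u'_l$ to $\tilde u\colon X'\to\ell_\infty^{m'_l}$ with the same norm. The pair $\alpha=(u'_l)^{-1}$, $\beta=\tilde u$ makes $\ell_\infty^{m'_l}$ a $\lambda'$-factor of $X'$. Also $\ell_\infty^{m_n}$ is a $1$-factor of $\ell_\infty^{m'_l}$ through the first $m_n$ coordinates, and $F_n$ is a $\lambda$-factor of $\ell_\infty^{m_n}$ through $u_n$. By (F1), $F_n$ is a $\lambda\lambda'$-factor of $X'$ for every $n$. By (F2) and (F3), $\Sigma$ is a factor of $\ell_\infty(\mathfrak L(X',Y))$, and (F1) concludes the proof.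
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:positive}]
For any Banach space $E$, a bounded sequence of operators $T_n\colon E\to Y$ is the same as one operator $x\mapsto(T_nx)_n$ into $\ell_\infty(Y)$, with norm $\sup_n\|T_n\|$. Together with $Y\cong\ell_\infty(Y)$ this gives
\[
\ell_\infty(\mathfrak L(E,Y))=\mathfrak L(E,\ell_\infty(Y))\cong\mathfrak L(E,Y).
\]
Let $G=\mathfrak L(X,Y)$ and $H=\mathfrak L(c_0,Y)$. Then $G\cong\ell_\infty(G)$ and $H\cong\ell_\infty(H)$, and Lemma~\ref{lem:factor}, applied to the pairs $(X,c_0)$ and $(c_0,X)$, shows that each of $G,H$ is a factor of the other. Pe\l czy\'nski's decomposition method finishes the proof. Splitting $\mathbb N$ into two infinite sets gives $G\cong G\oplus G$ and $H\cong H\oplus H$. Writing $G\cong H\oplus G'$ and $H\cong G\oplus H'$, we get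
\[
G\cong H\oplus G'\cong H\oplus H\oplus G'\cong H\oplus G\cong G\oplus H'\oplus G\cong G\oplus H'\cong H.
\]

It remains to treat the examples. Both $\ell_\infty(\Gamma)=\ell_1(\Gamma)^*$ and $L_\infty(\mu)=L_1(\mu)^*$, for $\sigma$-finite $\mu$, are dual spaces, and a dual space $E^*$ is complemented in its bidual by the adjoint of the canonical map $E\to E^{**}$. For infinite $\Gamma$ a bijection between $\mathbb N\times\Gamma$ and $\Gamma$ gives $\ell_\infty(\ell_\infty(\Gamma))\cong\ell_\infty(\Gamma)$.

Let $\mu$ be $\sigma$-finite and $L_\infty(\mu)$ infinite-dimensional. By Maharam's theorem, $L_\infty(\mu)=W\oplus\ell_\infty(\Gamma_0)$, where $\Gamma_0$ is the countable set of atoms and $W$ is an $\ell_\infty$-sum of spaces $L_\infty(\{0,1\}^\kappa)$, with $\kappa$ infinite and $\{0,1\}^\kappa$ carrying the fair coin product measure. If $W=0$, then $\Gamma_0$ is infinite and $L_\infty(\mu)\cong\ell_\infty$, a case already treated. Let $W\ne0$. Fix $\kappa$ and distinct coordinates $\gamma_1,\gamma_2,\ldots\in\kappa$, and let $B_n$ be the set of $t\in\{0,1\}^\kappa$ with $t_{\gamma_1}=\dots=t_{\gamma_{n-1}}=0$ and $t_{\gamma_n}=1$.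 The sets $B_n$ are disjoint, their measures $2^{-n}$ add up to one, and $B_n$ with the normalized measure is a copy of $\{0,1\}^{\kappa\setminus\{\gamma_1,\dots,\gamma_n\}}$, hence of $\{0,1\}^\kappa$. So $L_\infty(\{0,1\}^\kappa)$ is isometric to its $\ell_\infty$-sum, and rearranging the double sum gives $W\cong\ell_\infty(W)$. The scalar field is a factor of the nonzero space $W$, so by (F3) $\ell_\infty$ is a factor of $\ell_\infty(W)\cong W$, say $W\cong\ell_\infty\oplus W'$. Since $\Gamma_0$ is countable, $\ell_\infty\oplus\ell_\infty(\Gamma_0)\cong\ell_\infty$, and therefore $L_\infty(\mu)\cong\ell_\infty\oplus\ell_\infty(\Gamma_0)\oplus W'\cong W$. Thus $L_\infty(\mu)$ is isomorphic to its $\ell_\infty$-sum.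
\end{proof}

\begin{thebibliography}{9}

\bibitem{KT} Tomasz Kiwerski, Jakub Tomaszewski, \emph{On the isomorphism of the spaces $\mathcal{k}$ and $\mathcal{K}$}, arXiv:2610.34421 (2026).

\bibitem{LS} Lewis, Stegall, J. Funct. Anal. 12 (1973).

\bibitem{St} Stegall, Trans. AMS 176 (1973).

\end{thebibliography}
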